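# Real critical points of the distance to the tangential variety

## 1. Projecting a form onto the tangent spaces of the Veronese cone

Fix integers $n\ge 2$, $d\ge 2$ with $(n,d)\ne(2,2)$. Let $\mathcal H$ be the space of homogeneous forms of degree $d$ in $X=(X_1,\dots,X_n)$ with complex coefficients, and $\mathcal H^{\mathbb R}$ the real subspace of forms with real coefficients. For vectors we write $u\cdot v=\sum u_iv_i$ (bilinear, no conjugation), $q(x)=x\cdot x$ and $\ell_u=u\cdot X$. For $F\in\mathcal H$ we write $H=\mathrm{Hess}\,F(x)$ when $x$ is clear.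

**Definition (Bombieri–Weyl form).** For $F=\sum f_\alpha X^\alpha$ and $G=\sum g_\alpha X^\alpha$ in $\mathcal H$,
$$\langle F,G\rangle_B=\sum_{|\alpha|=d}\binom d\alpha^{-1}f_\alpha g_\alpha,\qquad \|F\|_B^2=\langle F,F\rangle_B .$$

For binary cubics this is $f_{30}g_{30}+\frac13f_{21}g_{21}+\frac13f_{12}g_{12}+f_{03}g_{03}$. The weights are chosen so that pairing with a power of a linear form is evaluation. Since $\ell_u^d=\sum\binom d\alpha u^\alpha X^\alpha$, we have $\langle F,\ell_u^d\rangle_B=F(u)$. Replacing $u$ by $u+\epsilon b$ and differentiating once, then twice, we get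
$$\langle F,\ell_x^{d-1}\ell_b\rangle_B=\tfrac1d\,b\cdot\nabla F(x),\qquad \langle F,\ell_x^{d-2}\ell_a\ell_b\rangle_B=\tfrac1{d(d-1)}\,a^T\,\mathrm{Hess}F(x)\,b. \tag{1}$$

Now fix $F$ and a vector $x$ with $q(x)=1$, and project $F$ orthogonally onto $L_x=\{\ell_x^{d-1}\ell_b: b\in\mathbb C^n\}$. By (1), $F-G$ is orthogonal to $L_x$ iff $\nabla F(x)=\nabla G(x)$. Write $G=\ell_x^{d-1}\ell_y$ with $y=cx+z_0$ and $x\cdot z_0=0$. Then
$$\nabla G(x)=(d-1)(y\cdot x)x+y=dc\,x+z_0 .$$
On the other side, Euler's identity $x\cdot\nabla F(x)=dF(x)$ gives $\nabla F(x)=dF(x)\,x+z$ with $x\cdot z=0$, where in general we set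
$$z(x)=\nabla F(x)-\frac{dF(x)}{q(x)}\,x\qquad(q(x)\ne0).$$
So $c=F(x)$ and $z_0=z$: the projection is
$$G_x=F(x)\,\ell_x^d+\ell_x^{d-1}\ell_{z}. \tag{2}$$
By (1), $\|G_x\|_B^2=\frac1d\,y\cdot\nabla G_x(x)=\frac1d(F(x)x+z)\cdot(dF(x)x+z)=F(x)^2+\frac1d\,z\cdot z$. Since $\nabla F\cdot\nabla F=d^2F^2+z\cdot z$ when $q(x)=1$, this says $d\,\|G_x\|_B^2=\nabla F\cdot\nabla F-d(d-1)F^2$. Made homogeneous of degree $0$, this is the function on which the whole proof turns:
$$\Psi_F=\frac{\|dF\|_{q^*}^2}{q^{d-1}}-d(d-1)\frac{F^2}{q^d}\qquad\text{on }\{[x]\in\mathbb P^{n-1}:q(x)\neq0\}. \tag{3}$$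
Here $q^*$ is the dual quadratic form. For $q=x\cdot x$, $\|dF\|^2_{q^*}=\nabla F\cdot\nabla F$, but we use (3) for any nondegenerate quadratic form $q$.

As $F-G_x$ is orthogonal to $G_x$, we have $\|F-G_x\|_B^2=\|F\|_B^2-\frac1d\Psi_F(x)$. So $\Psi_F$ records the squared distance from $F$ to the space $L_x$. These $L_x$ are the tangent spaces of the Veronese cone, and together they sweep out its tangential variety. The purpose of $\Psi_F$ is to replace the distance function on that variety, of dimension $2n-1$ and singular, by one function on an open part of $\mathbb P^{n-1}$.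

## 2. Tangential variety, caustic, and the statement

Let $\mathrm{Ver}=\{\ell^d\}\subset\mathcal H$ be the affine cone over the Veronese variety. Its **tangential variety** $\mathrm{Tan}$ is the Zariski closure of the union of its tangent spaces at smooth points, that is, the closure of $\{\ell^{d-1}m:\ell,m\text{ linear forms}\}$. The condition $(n,d)\ne(2,2)$ guarantees $\mathrm{Tan}\neq\mathcal H$.

For a cone $Y\subset\mathcal H$ the dual $Y^\vee$ is the closure of the set of all $N$ orthogonal (for $\langle\cdot,\cdot\rangle_B$) to a tangent space $T_GY$ at some smooth $G$. The discriminant is $\mathrm{Disc}=\mathrm{Ver}^\vee$, and $\mathcal C_d=\mathrm{Tan}^\vee$ is its **caustic component**. For $Y\subset\mathcal H$ put $Y^{\mathbb R}=Y\cap\mathcal H^{\mathbb R}$.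

Example: binary cubics. $\mathrm{Tan}$ consists of the cubics $\ell^2m$ with a repeated factor. At $\ell_x^2\ell_y$ with $x\nparallel y$ the vectors $\ell_x(\ell_y\ell_a+\ell_x\ell_b)$ fill $\ell_x\cdot\{\text{quadratic forms}\}$. By (1), $N$ is orthogonal to these iff $\mathrm{Hess}\,N(x)=0$, i.e. iff $N$ vanishes to order three at $x$. So here $\mathcal C_3$ is the set of cubes of linear forms.

**Definition (Euclidean distance degree).** For a real variety $Y\subset\mathcal H$ and $F\in\mathcal H$ let $\mathrm{dist}_F(G)=\langle F-G,F-G\rangle_B$ for $G\in Y$. There is a dense Zariski-open set $U_Y\subset\mathcal H$ such that for all $F\in U_Y$ the function $\mathrm{dist}_F$ has exactly the same number $\mathrm{EDD}(Y)$ of distinct, nondegenerate complex critical points, all on the smooth locus of $Y$.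

A smooth point $G$ is critical iff $F-G\perp T_GY$. For real $F\in U_Y$ the number of real smooth critical points is at most $\mathrm{EDD}(Y)$. It is recalled that $\mathrm{EDD}(\mathrm{Tan})=\mathrm{EDD}(\mathcal C_d)$ (Lemma 2 below also shows this) and that for the Veronese variety the bound is attained by some real $F$. Call a real $F$ *generic* if $F\in U_{\mathrm{Tan}}\cap U_{\mathcal C_d}$.

Kozhasov, Mourrain and Parusiński, in "On the distance to discriminants and osculating varieties", arXiv:2610.06538 (2026), pose the question: is there, for every $(n,d)$, a generic real $F$ such that all the complex critical points of $\mathrm{dist}_F$ on $\mathrm{Tan}$ are real? The statement is known to hold for binary forms, where $\mathrm{EDD}=d$, and for quadratic forms. The answer is yes for every pair. To state the theorem, for $d\ge3$ put $s=d-2$ and, for $n\ge1$,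
$$T_n=\frac{(1+2s)^n-1}{2s},\quad e_n=\frac{(1+s)^n-1}{s}=\frac{(d-1)^n-1}{d-2},\quad E_n=\frac ds(T_n-e_n)=d\sum_{k=2}^n\binom nk(2^{k-1}-1)(d-2)^{k-2}.$$
(The last equality expands both powers by the binomial theorem.)

**Theorem 1.** (a) Let $n\ge2$, $d\ge3$. There is a nonempty Euclidean-open set $O\subset\mathcal H^{\mathbb R}$ such that for every $F\in O$ outside a proper Zariski-closed set, all complex critical points of $\mathrm{dist}_F$ on $\mathrm{Tan}$, on $\mathcal C_d$ and on $\mathrm{Ver}$ are real. Moreover
$$\mathrm{EDD}(\mathrm{Tan})=\mathrm{EDD}(\mathcal C_d)=E_n=\frac d{(d-2)^2}\Big[\frac{(2d-3)^n-1}2-(d-1)^n+1\Big].$$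
(b) Let $d=2$, $n\ge3$. Then $\mathrm{EDD}(\mathrm{Tan})=\mathrm{EDD}(\mathcal C_2)=\binom n2$. For every real $F$ with distinct nonzero eigenvalues all critical points on $\mathrm{Tan}$ and on $\mathrm{Ver}$ are real, and for such $F$ outside a proper Zariski-closed set all critical points on $\mathcal C_2$ are real as well.

In particular, for every $(n,d)\neq(2,2)$ with $n,d\ge2$ there is a generic real $F$ for which $\mathrm{dist}_F$ has $\mathrm{EDD}(\mathrm{Tan})=\mathrm{EDD}(\mathcal C_d)$ real smooth critical points on $\mathrm{Tan}^{\mathbb R}$, and equally on $\mathcal C_d^{\mathbb R}$.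

From $T_n=(1+2s)T_{n-1}+1$ and $e_n=(1+s)e_{n-1}+1$ we get recursions that will dictate the construction:
$$e_n=(d-1)\,e_{n-1}+1,\qquad E_n=(2d-3)E_{n-1}+d\,e_{n-1},\qquad e_1=1,\ E_1=0. \tag{4}$$
For instance, for $d=3$: $(e_2,E_2)=(3,3)$ and $(e_3,E_3)=(7,18)$.

We shall often use that the real points of a dense Zariski-open subset of $\mathcal H$ are dense in $\mathcal H^{\mathbb R}$: a polynomial vanishing on a nonempty open subset of $\mathcal H^{\mathbb R}$ is zero.

## 3. Conormal pairs: from $\mathrm{Tan}$ to its dual

The aim of this section is to dispose of $\mathcal C_d$, so that afterwards only $\mathrm{Tan}$ matters.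

**Lemma 2.** Let $d\geq 2$ and $Y=\mathrm{Tan}$. There is a dense Zariski-open $U_1\subset\mathcal H$ such that for $F\in U_1$ the map $G\mapsto F-G$ is a bijection from the critical points of $\mathrm{dist}_F$ on $Y_{sm}$ to those on $Y^\vee_{sm}$. In particular $\mathrm{EDD}(Y)=\mathrm{EDD}(Y^\vee)$. For real $F$ it matches real points with real points.

*Proof.* Let $\mathcal N\subset\mathcal H\times\mathcal H$ be the closure of $\{(G,N):G\in Y_{sm},\ N\perp T_GY\}$. Over $Y_{sm}$ this set is a vector bundle of rank $\mathrm{codim}\,Y$, closed in $Y_{sm}\times\mathcal H$. So $\mathcal N$ is irreducible of dimension $\dim\mathcal H$, and its fiber over a smooth $G$ is exactly the normal space at $G$. By the biduality theorem, exchanging the factors turns $\mathcal N$ into the corresponding variety of $Y^\vee$; so its fiber over a smooth $N\in Y^\vee$ is exactly the normal space of $Y^\vee$ at $N$.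

The pairs in $\mathcal N$ with $G\notin Y_{sm}$ or $N\notin Y^\vee_{sm}$ form a proper closed subset, of dimension less than $\dim\mathcal H$. Its image under $(G,N)\mapsto G+N$ is not dense; let $U_1$ be the complement of the closure of that image. For $F\in U_1$ every pair in $\mathcal N$ with $G+N=F$ has both entries smooth. The critical points on $Y$ are then the entries $G$, and those on $Y^\vee$ the entries $N=F-G$, of the same set of pairs. For real $F$, $G$ is real iff $F-G$ is. Taking $F\in U_1\cap U_Y\cap U_{Y^\vee}$ compares the two degrees. $\square$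

## 4. Quadratic forms: symmetric matrices of rank at most two

Here everything can be seen by linear algebra; this proves Theorem 1(b). Let $d=2$, $n\ge3$, and identify $F$ with the symmetric matrix $A$, $F=X^TAX$. An off-diagonal coefficient of $F$ is $2a_{ij}$ and carries weight $\frac12$, so $\langle\cdot,\cdot\rangle_B$ is $\mathrm{tr}(AB)$. The products $\ell m$ are the symmetric matrices of rank $\le2$; this is $\mathrm{Tan}$.

**Step 1: normal spaces.** If $\mathrm{rank}\,G\le1$, all lines $G+s\,vv^T$ lie in $\mathrm{Tan}$, and the $vv^T$ span all symmetric matrices. So the tangent space at $G$ is everything and $G$ is singular. The matrices of rank $2$ form one orbit of $GL_n(\mathbb C)$ under congruence, so they are smooth points, with tangent space $\{XG+GX^T\}$. Since $\mathrm{tr}\big(N(XG+GX^T)\big)=2\,\mathrm{tr}(GNX)$ for symmetric $N$, the normal space is $\{N=N^T:NG=0\}$.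

**Step 2: critical points.** So $G$ of rank $2$ is critical iff $(A-G)G=0$, i.e. $AG=G^2$. Transposing, $GA=G^2=AG$. Let $A$ have distinct nonzero eigenvalues $\lambda_i$. Eigenvectors $v_i$ are mutually orthogonal and form a basis, so $v_i\cdot v_i\ne0$ (otherwise $v_i$ would be orthogonal to everything), and $A$ is orthogonally diagonalizable. A matrix $G$ commuting with $A$ is diagonal in this basis; $AG=G^2$ says that its entries are $0$ or $\lambda_i$; and rank $2$ says that exactly two are nonzero. Conversely each such $G$ is critical. A general $A$ satisfies the assumption, so $\mathrm{EDD}(\mathrm{Tan})=\binom n2$, and all critical points are real when $A$ is real.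

**Step 3: the caustic and the Veronese cone.** For real $F\in U_1\cap U_{\mathrm{Tan}}\cap U_{\mathcal C_2}$ with distinct nonzero eigenvalues, Lemma 2 gives $\binom n2=\mathrm{EDD}(\mathcal C_2)$ critical points on $\mathcal C_2$, all real and smooth. On $\mathrm{Ver}$, a rank-one point $G=vv^T$ (over the reals, $\pm vv^T$) has tangent space $\{vb^T+bv^T\}$ and normal space $\{N=N^T:Nv=0\}=\{N=N^T:NG=0\}$. The same computation shows that the nonzero critical points are the $n$ diagonal matrices with one nonzero entry $\lambda_i$, real when $A$ is. This proves Theorem 1(b).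

From now on $d\ge3$.

## 5. The critical points of $\Psi_F$ and the two types

We now make precise which critical points of $\Psi_F$ are critical points of the distance to $\mathrm{Tan}$. Put
$$\Sigma_F=\{[x]\in\mathbb P^{n-1}(\mathbb C):q(x)\ne0,\ Hz\in\mathbb Cx\}.$$
Since $z(\lambda x)=\lambda^{d-1}z(x)$, the condition depends only on $[x]$. Each $[x]$ with $q\ne0$ has exactly two representatives $\pm x$ with $q=1$. For real $F$ and a positive definite $q$ let $f=F/q^{d/2}$ on the sphere of rays. On $\mathbb P(\mathbb R^n)$ it is defined locally up to sign, so "$df=0$" and "$\mathrm{Hess} f$ is nondegenerate at a critical point" make sense there.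

**Lemma 3.** Let $q(x)=x\cdot x=1$ and $v\cdot x=0$. Then $d\Psi_F(v)=2z^THv$. So $[x]$ is critical for $\Psi_F$ iff $[x]\in\Sigma_F$; in particular this holds if $z=0$. If $F,x$ are real, then $z(x)=0$ iff $df=0$ at $x$, and in that case $[x]$ is a nondegenerate critical point of $\Psi_F$ iff both $\mathrm{Hess} f$ and $H|_{x^\perp}$ are nondegenerate.

*Proof.* The quadric $\{q=1\}$ is a double cover of $\{q\ne0\}\subset\mathbb P^{n-1}$ with tangent space $x^\perp$, and on it $\Psi_F=\nabla F\cdot\nabla F-d(d-1)F^2$. Its derivative along $v\in x^\perp$ is $2\nabla F^THv-2d(d-1)F\,\nabla F\cdot v$. Since $Hx=(d-1)\nabla F$, this equals $2(\nabla F-dF\,x)^THv=2z^THv$. It vanishes for all $v\in x^\perp$ iff $Hz\in(x^\perp)^\perp=\mathbb Cx$.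

On $\{q=1\}$ we have $f=F$ and $df(v)=\nabla F\cdot v=z\cdot v$ for $v\in x^\perp$. As $z\in x^\perp$, $z=0$ iff $df=0$.

Let $z=0$ at $x$. Extend $v\in x^\perp$ to a tangent field $V$ on $\{q=1\}$ and differentiate $d\Psi_F(V)=2z^THV$ along $u\in x^\perp$. All terms in which $z$ is not differentiated vanish at $x$, so the result is $2(\partial_uz)^THv$. Differentiating $x\cdot z=0$ gives $x\cdot\partial_uz=-u\cdot z=0$, so $\partial_uz\in x^\perp$. Differentiating $df(V)=z\cdot V$ gives $\mathrm{Hess} f(u,v)=(\partial_uz)\cdot v$. So in an orthonormal basis of $x^\perp$ the Hessian matrix of $\Psi_F$ is twice the product of the matrices of $\mathrm{Hess} f$ and of $H|_{x^\perp}$. $\square$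

A linear change of coordinates applied to $F$ and $q$ together transports $\Psi_F$, $f$ and $q$-orthogonality, and replaces $H$ by $A^THA$. So the real statements of Lemma 3 hold for every positive definite $q$, with $x^\perp$ the $q$-orthogonal complement of $x$. Nondegeneracy of $H|_{x^\perp}$ does not depend on the scaling of $x$.

**Definition (types).** Let $F$ be real and $q$ positive definite. A real point $[x]$ is of **type I** if $df=0$ there and it is a nondegenerate critical point of $\Psi_F$. It is of **type II** if $df\ne0$ there and it is a nondegenerate critical point of $\Psi_F$. On a $0$-dimensional manifold all differentials vanish and all nondegeneracy conditions hold vacuously.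

By Lemma 3, $\mathrm{Hess} f$ is nondegenerate at a type I point. At a type I point $G_x=F(x)\ell_x^d$ lies on $\mathrm{Ver}$; type II points are the ones that concern $\mathrm{Tan}$. To see this we need its tangent spaces.

**Lemma 4.** $\mathrm{Tan}=\{\ell^{d-1}m\}$. Every $G=\ell_x^{d-1}\ell_y$ with $x\nparallel y$ is a smooth point of $\mathrm{Tan}$, and $T_G\mathrm{Tan}=\{\ell_x^{d-2}(\ell_y\ell_a+\ell_x\ell_b)\}$, of dimension $2n-1$.

*Proof.* Let $\nu:\mathbb P^{n-1}\times\mathbb P^{n-1}\to\mathbb P(\mathcal H)$, $([\ell],[m])\mapsto[\ell^{d-1}m]$. It is proper, so its image is closed and equals $\mathbb P(\mathrm{Tan})$. It is injective: if $\ell^{d-1}m$ and $\ell'^{d-1}m'$ are proportional and $\ell\nparallel\ell'$, then $\ell'^{d-1}$ divides $m$, impossible as $d-1\ge2$; so $\ell\parallel\ell'$ and then $m\parallel m'$. Being proper with finite fibers, $\nu$ is finite.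

The differential of $(\ell,m)\mapsto\ell^{d-1}m$ is $(a,b)\mapsto\ell^{d-2}\big((d-1)ma+\ell b\big)$. Let $\ell\nparallel m$. If the image is $0$, then $\ell$ divides $a$, so $a=\lambda\ell$ and $b=-(d-1)\lambda m$. The kernel is a line and the image has dimension $2n-1$. The image contains $\ell^{d-1}m$ itself (take $a=0$, $b=m$); modulo that vector it has dimension $2n-2$, so $d\nu$ is injective at $([\ell],[m])$.

Let $P=\nu([\ell],[m])$. The scheme-theoretic fiber of $\nu$ over $P$ has one point, with Zariski tangent space $\ker d\nu=0$, so it is one reduced point. Thus the finite $\mathcal O_P$-module $(\nu_*\mathcal O)_P$ becomes $\mathbb C$ modulo the maximal ideal. By Nakayama it is generated by $1$, i.e. $\mathcal O_{\mathbb P(\mathcal H)}\to\nu_*\mathcal O$ is surjective near $P$, and $\nu$ is a closed immersion over a neighborhood of $P$. So $\mathbb P(\mathrm{Tan})$ is smooth at $P$ of dimension $2n-2$, and the tangent space of the cone is the image of the differential computed above. $\square$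

**Lemma 5.** Let $q(x)=x\cdot x$.

(a) If $q(x)=1$, $z\ne0$ and $Hz\in\mathbb Cx$, then $G_x$ from (2) is a smooth point of $\mathrm{Tan}$ and a critical point of $\mathrm{dist}_F$.

(b) There is a dense Zariski-open $U_0$ such that for $F\in U_0\cap U_{\mathrm{Tan}}$ the assignment $[x]\mapsto G_x$ is a bijection from $\{[x]\in\Sigma_F:z\ne0\}$ to the critical points of $\mathrm{dist}_F$ on $\mathrm{Tan}$. In particular that set has $\mathrm{EDD}(\mathrm{Tan})$ elements. If $F$ and $[x]$ are real, then $G_x$ is real.

*Proof.* **Step 1: the critical equations.** Let $G=\ell_x^{d-1}\ell_y$ with $q(x)=1$, $y=cx+z_0$, $x\cdot z_0=0$, $z_0\ne0$. We know $\nabla G(x)=dc\,x+z_0$. Differentiating again,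
$$\mathrm{Hess}\,G(x)=(d-1)(d-2)c\,xx^T+(d-1)(xy^T+yx^T),\qquad\mathrm{Hess}\,G(x)\,z_0=(d-1)(z_0\cdot z_0)\,x,$$
since $x\cdot z_0=0$ and $y\cdot z_0=z_0\cdot z_0$. By Lemma 4 and (1), $F-G\perp T_G\mathrm{Tan}$ means $\nabla(F-G)(x)=0$ and $\mathrm{Hess}(F-G)(x)\,y=0$. As $\mathrm{Hess}(F-G)(x)\,x=(d-1)\nabla(F-G)(x)$, we may replace $y$ by $z_0$ in the second condition. So $G$ is critical iff
$$\nabla F(x)=dc\,x+z_0,\qquad Hz_0=(d-1)(z_0\cdot z_0)\,x .$$
The first equation says $c=F(x)$, $z_0=z$, i.e. $G=G_x$. Given it, the second is equivalent to $Hz\in\mathbb Cx$: if $Hz=\kappa x$, then $\kappa=x^THz=(d-1)\nabla F\cdot z=(d-1)z\cdot z$. This proves (a) (if $z\ne0$, then $x\nparallel y$ because $x\cdot z=0$ and $x\cdot x=1$). It also shows that every critical point $\ell_x^{d-1}\ell_y$ with $q(x)\ne0$, $x\nparallel y$ has the form $G_x$: rescale so that $q(x)=1$.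

**Step 2: for general $F$ there are no other critical points.** Let $Z\subset\mathrm{Tan}$ be the set of points $\ell_x^{d-1}\ell_y$ with $q(x)=0$ or $x\parallel y$, including $0$. It is closed and, by unique factorization, proper. As $\mathrm{Tan}$ is irreducible, $\dim Z<\dim\mathrm{Tan}$. The set $\{(G,F):G\in Z\cap\mathrm{Tan}_{sm},\,F-G\perp T_G\mathrm{Tan}\}$ has dimension at most $\dim Z+\mathrm{codim}\,\mathrm{Tan}<\dim\mathcal H$. So the $F$'s occurring in it are not dense; let $U_0$ be the complement of their closure. For $F\in U_0\cap U_{\mathrm{Tan}}$ no critical point lies in $Z$, so $[x]\mapsto G_x$ is onto the critical points.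

**Step 3: bijectivity and reality.** We have $G_{-x}=G_x$, because $F(-x)\ell_{-x}^d=F(x)\ell_x^d$ and $z(-x)=(-1)^{d-1}z(x)$; so the map is well defined. It is injective because $[\ell_x]$ is the unique linear factor of $G_x$ of multiplicity $\ge d-1\ge2$. If $F,[x]$ are real, choose $x$ real with $q(x)=1$; then $G_x$ is real. $\square$

## 6. Binary forms on the circle

For $n=2$ this solves the question by hand. Parametrize $q=1$ by $x=(\cos\theta,\sin\theta)$, $\theta\in\mathbb C$ modulo $2\pi$; put $x^\perp=(-\sin\theta,\cos\theta)$ and $\varphi(\theta)=F(x)$. Then $\varphi'=\nabla F\cdot x^\perp$, so $z=\varphi'x^\perp$; and $\varphi''=(x^\perp)^THx^\perp-\nabla F\cdot x=(x^\perp)^THx^\perp-d\varphi$. Therefore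
$$Hz\in\mathbb Cx\iff\varphi'\,(\varphi''+d\varphi)=0 .$$
With $u=e^{i\theta}$, $\varphi=\sum c_ku^k$ over $|k|\le d$, $k\equiv d$ mod $2$, so $\varphi''+d\varphi=\sum(d-k^2)c_ku^k$. If this is not identically zero, it has at most $2d$ zeros in $u\in\mathbb C^*$, hence gives at most $d$ points $[x]$.

Take $F_0=\mathrm{Re}(X_1+iX_2)^d$, so $\varphi=\cos d\theta$. Then $\varphi''+d\varphi=-d(d-1)\cos d\theta$ has $2d$ simple real zeros, and $\varphi'=-d\sin d\theta\ne0$ there. Both properties persist for real $F$ near $F_0$, so all $2d$ zeros of $\varphi''+d\varphi$ are real. If in addition $F$ is generic and in $U_0$, Lemma 5 gives $\mathrm{EDD}(\mathrm{Tan})=d=E_2$ with all critical points real.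

For $F_0$ itself, $\Psi_{F_0}=\varphi'^2+d\varphi^2=d+d(d-1)\sin^2d\theta$, with second derivative $2d^3(d-1)\cos2d\theta\neq0$ at the critical points. There are $d=e_2$ type I points ($\sin d\theta=0$) and $d=E_2$ type II points ($\cos d\theta=0$) on $\mathbb P^1$. For $n\ge3$ the equation $Hz\in\mathbb Cx$ no longer factors, and we shall bound the number of type I and type II points together.

## 7. At most $E_n+e_n$ isolated points

**Lemma 6.** Let $\mathcal E$ be a globally generated algebraic vector bundle of rank $N$ on a smooth projective variety $B$ of dimension $N$. Then every section $\sigma$ has at most $\int_Bc_N(\mathcal E)$ isolated zeros (there may be other zeros).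

*Proof.* Since $\mathcal E$ is globally generated, $I=\{(\sigma',b):\sigma'(b)=0\}\subset H^0(\mathcal E)\times B$ is the kernel of a surjection of vector bundles over $B$. So $I$ is a vector bundle over $B$, hence smooth, of dimension $\dim H^0(\mathcal E)+N-N$. By generic smoothness of $I\to H^0(\mathcal E)$, all sections $\sigma'$ in a nonempty Zariski-open subset have only nondegenerate zeros, and then exactly $\int_Bc_N(\mathcal E)$ of them. Such $\sigma'$ exist arbitrarily close to $\sigma$. Take finitely many isolated zeros of $\sigma$ and disjoint small closed balls around them containing no other zeros. The local degree of a holomorphic map $\mathbb C^N\to\mathbb C^N$ at an isolated zero is at least $1$, and it is unchanged by small perturbations on the boundary sphere. So every section close enough to $\sigma$ has a zero in each ball. $\square$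

**Lemma 7.** For $q(x)=x\cdot x$ and every $F$, the set $\Sigma_F$ has at most $E_n+e_n$ isolated points.

*Proof.* **Step 1: a bundle whose section sees $\Sigma_F$.** The equation $Hz\in\mathbb Cx$ involves division by $q$. We remove it by a new homogeneous variable playing the role of $-d(d-1)F/q$. Let
$$B=\big((\mathbb C^n\setminus0)\times(\mathbb C^2\setminus0)\big)/(\mathbb C^*)^2,\qquad(\lambda,\mu)(x,\alpha,\beta)=(\lambda x,\ \mu\alpha,\ \mu\lambda^{d-2}\beta),$$
a $\mathbb P^1$-bundle over $\mathbb P^{n-1}$, so $\dim B=n$. Let $h,\zeta$ be the classes of the characters $\lambda,\mu$: functions of weight $\mu^a\lambda^b$ are sections of $\mathcal O(a\zeta+bh)$. Then $h^n=0$. As $\alpha$ and $\beta$ are sections of $\mathcal O(\zeta)$ and $\mathcal O(\zeta+sh)$ without common zero, $\zeta(\zeta+sh)=0$. The divisor $\alpha=0$ meets each fiber of $B\to\mathbb P^{n-1}$ in one reduced point, so $\int_Bh^{n-1}\zeta=1$. Let $\mathcal Q=\mathbb C^n/\mathcal O(-1)$ be the quotient by the tautological line (pulled back from $\mathbb P^{n-1}$), with $c(\mathcal Q)=\sum_{i=0}^{n-1}h^i$.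 Put
$$\mathcal E=\mathcal Q\otimes\mathcal O(\zeta+(2d-3)h)\ \oplus\ \mathcal O(\zeta+dh),\qquad\sigma=\big(\alpha H\nabla F+\beta\nabla F\bmod x,\ \ \beta q+d(d-1)\alpha F\big).$$
The weights match: $\alpha H\nabla F$ and $\beta\nabla F$ have weight $\mu\lambda^{2d-3}$; $\beta q$ and $\alpha F$ have weight $\mu\lambda^d$. The rank of $\mathcal E$ is $n$. For $k\ge d-2$ the bundle $\mathcal O(\zeta+kh)$ is generated by the sections $\alpha\cdot(\text{degree }k)$ and $\beta\cdot(\text{degree }k-d+2)$, and $\mathcal Q$ is generated by constant vectors. Hence $\mathcal E$ is globally generated.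

**Step 2: $\Sigma_F$ inside the zero set of $\sigma$.** Let $q\ne0$. At a zero of $\sigma$ we have $\alpha\ne0$, since otherwise $\beta q=0$ and $\beta=0$. Normalize $\alpha=1$. Then $\beta=-d(d-1)F/q$, and the first component becomes
$$H\nabla F-d(d-1)\tfrac Fq\nabla F=H\big(\nabla F-\tfrac{dF}qx\big)=Hz\pmod x,$$
using $Hx=(d-1)\nabla F$. So $[x]\mapsto[x,1,-d(d-1)F/q]$ is a homeomorphism from $\Sigma_F$ onto the open part $q\neq0$ of the zero set of $\sigma$, and isolated points of $\Sigma_F$ give isolated zeros. By Lemma 6 there are at most $\int_Bc_n(\mathcal E)$ of them.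

**Step 3: the Chern number.** We have $c_n(\mathcal E)=g(\zeta,h)$ with $g=\big(\sum_{i=0}^{n-1}h^iL^{n-1-i}\big)(\zeta+dh)$ and $L=\zeta+(2d-3)h$. From $\zeta^2=-s\zeta h$ we get $\int\zeta^jh^{n-j}=(-s)^{j-1}$ for $j\ge1$, and the integral is $0$ for $j=0$. So for $g$ homogeneous of degree $n$, $\int g=\frac{g(0,1)-g(-s,1)}s$. Now $g(0,1)=d\sum_{i=0}^{n-1}(2d-3)^i=dT_n$, as $2d-3=1+2s$. At $(-s,1)$ we have $L=d-1$ and $\zeta+dh=2$, so $g(-s,1)=2e_n$. Using $d=s+2$,
$$\int_Bc_n(\mathcal E)=\frac{dT_n-2e_n}s=\frac{d(T_n-e_n)}s+e_n=E_n+e_n.\qquad\square$$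

The bound does not separate the points with $z=0$ from the others. So we must exhibit a real form with $e_n$ type I *and* $E_n$ type II points. By (4) an induction on $n$ has to turn $e_{n-1}$ and $E_{n-1}$ points into
$$(d-1)e_{n-1}+1\ \text{ of type I},\qquad(2d-3)E_{n-1}+d\,e_{n-1}\ \text{ of type II}. \tag{5}$$

## 8. Adding a variable in the round metric

The factor $2d-3$ suggests how to begin. Let $p$ be a real polynomial of degree $d$ in one variable with $d$ distinct real roots. Then $(p'^2)'=2p'p''$ has degree $2d-3$ and, by Rolle, $2d-3$ real roots. So let $F'$ be a good form in $x\in\mathbb R^{n-1}$ and perturb: $F=F'(x)+\eta|x|^dp(t/|x|)$ with small $\eta$ and $p$ of the parity of $d$, keeping $q=|x|^2+t^2$. We hope that over each critical point of $\Psi_{F'}$ the variable $\tau=t/|x|$ contributes the $2d-3$ roots.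

It does not, and $\eta=0$ shows why. Write $\varphi=F'|_{S^{n-2}}$, with spherical gradient $\nabla\varphi$, and use $(\omega,\tau)\in S^{n-2}\times\mathbb R\mapsto[(\omega,\tau)]$. Then $q=1+\tau^2$, the gradient of $F'$ has square $|\nabla\varphi|^2+d^2\varphi^2$, and
$$\Psi_{F'}=q^{1-d}\big(|\nabla\varphi|^2+d^2\varphi^2\big)-d(d-1)q^{-d}\varphi^2,\qquad\frac{\partial\Psi_{F'}}{\partial q}=-(d-1)q^{-d-1}\big[q|\nabla\varphi|^2+d^2(q-1)\varphi^2\big].$$
Since $\partial_\tau=2\tau\,\partial_q$, a critical point with $\tau\ne0$ needs $\varphi=0$ and $\nabla\varphi=0$, which is impossible if $F'=0$ has no real singular point. So all critical points with $x\ne0$ sit on $\tau=0$, over the critical points $\omega_0$ of $\Psi'=|\nabla\varphi|^2+d\varphi^2$. Over a type II point $\omega_0$ the second $\tau$-derivative is $-2(d-1)|\nabla\varphi|^2\ne0$, and the mixed derivatives vanish by evenness in $\tau$. So the critical point is nondegenerate, and for small $\eta$ *exactly one* critical point with bounded $\tau$ continues it, where (5) asks for $2d-3\ge3$.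 (Over a type I point with $\varphi\neq 0$ the $\tau$-derivative is $-2d^2(d-1)\varphi^2\tau^3q^{-d-1}$: degenerate at $\tau=0$.) The polynomial $p$ has no influence, because the $\tau$-dependence of $q$ is stronger than that of the perturbation.

## 9. Squeezing the new variable

The remedy is to weaken the metric in the new direction as well: $q=|x|^2+wt^2$ with small $w$. The dual form then contains $w^{-1}F_t^2$, which puts the term $\frac{\eta^2}wp'(\tau)^2$ into $\Psi_F$. It must be small compared with $\Psi'$, yet dominate the other $\tau$-dependent terms, which are of order $w$ (from $q$) and $\eta$ (from the cross terms). So we want $\eta^2\ll w\ll\eta$. The choice $w=\varepsilon^4$, $\eta=\varepsilon^3$ does this.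

**Proposition 8.** For every $n\ge1$ there is a real form $F$ of degree $d$ in $n$ variables (with $q$ standard) having at least $e_n$ type I and at least $E_n$ type II points in $\mathbb P(\mathbb R^n)$.

*Proof.* Induction on $n$. For $n=1$ take $F=x^d$: the single point of $\mathbb P^0$ is of type I, and $e_1=1$, $E_1=0$. Let $n\ge2$ and let $F'(x)$, $x\in\mathbb R^{n-1}$, be given by induction. Put $\varphi=F'|_{S^{n-2}}$ and $\Psi'=\Psi_{F'}|_{S^{n-2}}=|\nabla\varphi|^2+d\varphi^2$. Then $S^{n-2}$ carries at least $2e_{n-1}$ type I and $2E_{n-1}$ type II points.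

**Step 1: the form.** Fix a monic real polynomial $p$ of degree $d$ with $p(-\tau)=(-1)^dp(\tau)$ and $d$ distinct real roots (for $d=3$, $p=\tau^3-\tau$ will do). By Rolle, $p'$ and $p''$ have only simple real roots, $d-1$ and $d-2$ of them, and no common ones since the roots of $p'$ are simple. So $(p'^2)'=2p'p''$ has $2d-3$ distinct real roots. At each of them $(p'^2)''=2(p''^2+p'p''')\ne0$: at a root of $p'$ it is $2p''^2$, and at a root of $p''$ it is $2p'p'''$ with $p'''\ne0$ there. The roots sum to $0$, so $p=\tau^d-c\,\tau^{d-2}+\cdots$ with $c=\frac12\sum(\text{roots})^2>0$. For small $\varepsilon>0$ set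
$$w=\varepsilon^4,\quad\eta=\varepsilon^3,\qquad F(x,t)=F'(x)+\eta\,|x|^dp(t/|x|),\qquad q=|x|^2+wt^2 .$$
By the parity of $p$, only even powers of $|x|$ occur, so $F$ is a real form of degree $d$. Replacing $t$ by $t/\sqrt w$ makes $q$ standard, so by invariance it suffices to find the required points for this pair $(F,q)$. For $x=r\omega$ with $|\omega|=1$, $r>0$, only $F'=r^d\varphi$ depends on $\omega$, so
$$q^d\,\Psi_F=q\big(F_r^2+r^{2d-2}|\nabla\varphi|^2+w^{-1}F_t^2\big)-d(d-1)F^2,\qquad rF_r+tF_t=dF. \tag{6}$$
Below, $\partial_\omega$ denotes derivatives in local coordinates on $S^{n-2}$ (there are none if $n=2$). The implicit function theorem will be applied at finitely many base points with parameter $\varepsilon$ near $0$. It gives fixed neighborhoods of the base points, taken pairwise disjoint in the coordinate manifold, and for all small $\varepsilon$ a unique solution in each of them, depending continuously on $\varepsilon$.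

**Step 2: bounded $t/|x|$, the bulk of the points.** Use $(\omega,\tau)\in S^{n-2}\times\mathbb R\mapsto[(\omega,\tau)]$, a double cover of $\{x\ne0\}\subset\mathbb P(\mathbb R^n)$ with deck map $(\omega,\tau)\mapsto(-\omega,-\tau)$. At $r=1$, $t=\tau$ we have $F=\varphi+\varepsilon^3p$, $F_t=\varepsilon^3p'$, $F_r=dF-\varepsilon^3\tau p'$ and $q=1+\varepsilon^4\tau^2$. Insert this in (6) and expand $F_r^2$. The coefficient of $F^2$ is $d^2q-d(d-1)=d(1+d\varepsilon^4\tau^2)$. The coefficient of $p'^2$ is $q\,\eta^2(\tau^2+w^{-1})=q^2\eta^2/w=\varepsilon^2q^2$. Hence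
$$\Psi_F=q^{-d}\Big[q|\nabla\varphi|^2+d(1+d\varepsilon^4\tau^2)(\varphi+\varepsilon^3p)^2-2dq\,\varepsilon^3\tau p'(\varphi+\varepsilon^3p)+\varepsilon^2q^2p'^2\Big].$$
This is smooth in $(\omega,\tau,\varepsilon)$ near $\varepsilon=0$, and modulo $\varepsilon^3$ it is $\Psi'+\varepsilon^2p'^2$. By Taylor's formula
$$\Psi_F=\Psi'(\omega)+\varepsilon^2\big[p'(\tau)^2+\varepsilon R\big],\qquad R(\omega,\tau,\varepsilon)\text{ smooth, including at }\varepsilon=0 .$$
For $\varepsilon>0$ the critical equations are equivalent to
$$\partial_\omega\Psi'+\varepsilon^3\partial_\omega R=0,\qquad(p'^2)'+\varepsilon\,\partial_\tau R=0 .$$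
At $\varepsilon=0$ they hold at $(\omega_0,\tau_0)$ whenever $\omega_0$ is of type I or II and $p'p''(\tau_0)=0$. The Jacobian there is block diagonal with the invertible blocks $\mathrm{Hess}\,\Psi'(\omega_0)$ and $(p'^2)''(\tau_0)$. So for small $\varepsilon>0$ there is a unique critical point of $\Psi_F$ in a fixed neighborhood of $(\omega_0,\tau_0)$. It is nondegenerate, since its Hessian is the (invertible) Jacobian with one row multiplied by $\varepsilon^2$.

To find the types, write $f=(\varphi+\varepsilon^3p)(1+\varepsilon^4\tau^2)^{-d/2}=\varphi+\varepsilon^3(p+\varepsilon R_1)$ with $R_1$ smooth. There are three cases.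

* $\omega_0$ of type I and $p'(\tau_0)=0$. The system $\partial_\omega f=\partial_\omega\varphi+\varepsilon^4\partial_\omega R_1=0$, $\varepsilon^{-3}\partial_\tau f=p'+\varepsilon\,\partial_\tau R_1=0$ holds at $(\omega_0,\tau_0)$ for $\varepsilon=0$, with invertible Jacobian blocks $\mathrm{Hess}\,\varphi(\omega_0)$ (Lemma 3) and $p''(\tau_0)$. So $f$ has a critical point near $(\omega_0,\tau_0)$. It is critical for $\Psi_F$ by Lemma 3, hence by uniqueness it is the point found above, which is therefore of type I.
* $\omega_0$ of type I and $p''(\tau_0)=0$. Then $p'(\tau_0)\ne0$, so $\partial_\tau f=\varepsilon^3(p'+O(\varepsilon))\ne0$ and the point is of type II.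
* $\omega_0$ of type II. Then $\partial_\omega f=\partial_\omega\varphi+O(\varepsilon^4)\ne0$, and the point is of type II, for all $2d-3$ values of $\tau_0$.

Each point of $\mathbb P(\mathbb R^n)$ has at most two preimages under the double cover. So we have found at least
$$(d-1)e_{n-1}\ \text{ of type I},\qquad(d-2)e_{n-1}+(2d-3)E_{n-1}\ \text{ of type II}.$$
Compared with (5), one point of type I and $2e_{n-1}$ points of type II are missing. They are near the pole $x=0$, at another scale.

**Step 3: the pole, one more point of type I.** Consider $x=0$, $t=1$. As $d\ge3$, $F(x,1)=\eta(1-c|x|^2)+O(|x|^3)$, and $q=w+|x|^2$. In the chart $t=1$,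
$$f=\eta w^{-d/2}\Big(1-\big(c+\tfrac d{2w}\big)|x|^2\Big)+O(|x|^3).$$
So at $x=0$ we have $df=0$ and $\mathrm{Hess} f=-\eta w^{-d/2}(2c+d/w)\,\mathrm{Id}$. The Hessian of $F$ on the $q$-orthogonal complement $\{t=0\}$ is $-2c\eta\,\mathrm{Id}$. Both are nondegenerate, so by Lemma 3 the point is of type I.

**Step 4: the scale $|x|/|t|\sim w$, the formula for $\Psi_F$.** Near the pole the rotationally symmetric part of $\Psi_F$, suitably normalized, will have the terms $r^2$ and $r^4/w^2$. They balance at $r\sim w$. So use
$$(\omega,\rho)\in S^{n-2}\times\mathbb R_{>0}\mapsto[(w\rho\,\omega,1)],$$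
a diffeomorphism onto $\{x\ne0,t\ne0\}\subset\mathbb P(\mathbb R^n)$. At $t=1$ we have $F_t=dF-rF_r$ and $q=w+r^2$. In (6) the coefficient of $F_r^2$ is $q(1+r^2/w)=q^2/w$, and that of $F^2$ is $d^2q/w-d(d-1)=d(1+dr^2/w)$. So
$$q^d\Psi_F=\tfrac{q^2}wF_r^2-\tfrac{2dqr}wFF_r+d\big(1+\tfrac{dr^2}w\big)F^2+q\,r^{2d-2}|\nabla\varphi|^2 .$$
Put $r=w\rho$, $q=wQ$ with $Q=1+w\rho^2$, and $F=\eta\hat F$. Then $\hat F=a+\varepsilon'b$ with
$$a=P(w\rho),\quad P(r)=r^dp(1/r)=1-cr^2+\cdots\ (\text{a polynomial in }r^2),\quad b=\rho^d\varphi(\omega),\quad\varepsilon'=w^d/\eta=\varepsilon^{4d-3}.$$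
Since $F_r=\frac\eta w\hat F_\rho$, we get
$$S:=\frac{w^d}{\eta^2}\Psi_F=Q^{-d}\Big[\tfrac{Q^2}w\hat F_\rho^2-2dQ\rho\hat F\hat F_\rho+d(1+dw\rho^2)\hat F^2+Q\,w^{2d-1}\eta^{-2}\rho^{2d-2}|\nabla\varphi|^2\Big]. \tag{7}$$

**Step 5: the part of $S$ independent of $\omega$.** Let $S_0$ be (7) with $b=0$ and without the $|\nabla\varphi|^2$ term. It is smooth in $(\rho,w)$ near $w=0$, since $a_\rho=wP'(w\rho)$ is divisible by $w^2$. Modulo $w^3$:
$$a\equiv1-cw^2\rho^2,\qquad a_\rho\equiv-2cw^2\rho,\qquad a_\rho^2/w\equiv0,\qquad Q^{-d}(1+dw\rho^2)\equiv1-\tfrac{d(d-1)}2w^2\rho^4 .$$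
(For the last one: $(1-dw\rho^2+\frac{d(d+1)}2w^2\rho^4)(1+dw\rho^2)$ has $w^2\rho^4$-coefficient $\frac{d(d+1)}2-d^2$.) So the second term of (7) contributes $4cd\,w^2\rho^2$, and the third contributes $d-2cd\,w^2\rho^2-\frac{d^2(d-1)}2w^2\rho^4$. By Taylor's formula
$$S_0=d+w^2g(\rho)+w^3A_1(\rho,w),\qquad g(\rho)=2cd\,\rho^2-\tfrac{d^2(d-1)}2\rho^4,\qquad A_1\text{ smooth}.$$

**Step 6: the part that depends on $\omega$.** Note $w^{2d-1}\eta^{-2}/\varepsilon'=w^{d-1}/\eta=\varepsilon^{4d-7}$ and $\varepsilon'/w=\varepsilon^{4d-7}$. Inserting $\hat F=a+\varepsilon'b$ in (7),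
$$\begin{aligned}\frac{S-S_0}{\varepsilon'}=Q^{-d}\Big[&Q^2\big(2\tfrac{a_\rho}wb_\rho+\varepsilon^{4d-7}b_\rho^2\big)-2dQ\rho\,(ab_\rho+a_\rho b+\varepsilon'bb_\rho)\\&+d(1+dw\rho^2)(2ab+\varepsilon'b^2)+Q\,\varepsilon^{4d-7}\rho^{2d-2}|\nabla\varphi|^2\Big].\end{aligned}$$
Since $a_\rho/w=P'(w\rho)$ is smooth and vanishes at $w=0$, and $4d-7>0$, this is smooth in $(\omega,\rho,\varepsilon)$ up to $\varepsilon=0$. There it equals $-2d\rho b_\rho+2db=-2d(d-1)\rho^d\varphi$, as $\rho b_\rho=db$. Thus, with $w=\varepsilon^4$,
$$S=d+\varepsilon^8\big[g(\rho)+\varepsilon A(\rho,\varepsilon)\big]+\varepsilon^{4d-3}\big[-2d(d-1)\rho^d\varphi(\omega)+\varepsilon B(\omega,\rho,\varepsilon)\big],\qquad A,B\text{ smooth}.$$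

**Step 7: $2e_{n-1}$ more points of type II.** For $\varepsilon>0$ the critical equations of $S$ are equivalent to
$$g'(\rho)+\varepsilon A_\rho+\varepsilon^{4d-11}\partial_\rho\big[-2d(d-1)\rho^d\varphi+\varepsilon B\big]=0,\qquad-2d(d-1)\rho^d\,\partial_\omega\varphi+\varepsilon\,\partial_\omega B=0,$$
and $4d-11\ge1$. At $\varepsilon=0$ take $\omega_0$ of type I (at least $2e_{n-1}$ choices on $S^{n-2}$) and $\rho_0=\sqrt{2c/(d(d-1))}$. Then $g'(\rho_0)=4cd\rho_0-2d^2(d-1)\rho_0^3=0$ and $g''(\rho_0)=4cd-6d^2(d-1)\rho_0^2=-8cd\ne0$, while $\partial_\omega\varphi(\omega_0)=0$. The Jacobian is block diagonal with blocks $g''(\rho_0)$ and $-2d(d-1)\rho_0^d\,\mathrm{Hess}\,\varphi(\omega_0)$, hence invertible. So for small $\varepsilon>0$ there is a critical point of $\Psi_F$ near each $(\omega_0,\rho_0)$. It is nondegenerate, because the Hessian of $S$ is the invertible Jacobian with rows multiplied by $\varepsilon^8$ or $\varepsilon^{4d-3}$. Moreover $f=\eta w^{-d/2}\hat FQ^{-d/2}$, and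
$$\hat FQ^{-d/2}=1-\tfrac d2\varepsilon^4\rho^2+\varepsilon^5(\text{smooth}),$$
because $a=1+\varepsilon^8(\text{smooth})$ and $4d-3\ge9$. So $\partial_\rho f\ne0$, and these are at least $2e_{n-1}$ points of type II.

**Step 8: the count.** For small $\varepsilon$ the points of Steps 2, 3 and 7 are distinct: $t/|x|$ is bounded in Step 2, $x=0$ in Step 3, and $0<|x|/|t|\sim\varepsilon^4$ in Step 7. By (4) the totals are at least
$$\text{type I: }(d-1)e_{n-1}+1=e_n,\qquad\text{type II: }(2d-3)E_{n-1}+(d-2)e_{n-1}+2e_{n-1}=E_n.\qquad\square$$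

For $d=3$ and the step from $n=2$ to $n=3$ the numbers are: type I, $6+1=7$; type II, $(3+9)+6=18$.

## 10. The two counts meet

We now prove Theorem 1(a) for $\mathrm{Tan}$ and $\mathcal C_d$. Let $q$ be standard and $F_1$ the form of Proposition 8; choose $e_n$ type I and $E_n$ type II points of it.

**Step 1: the open set $O$.** The chosen points must survive a perturbation of $F_1$, since $F_1$ itself need not be generic. By the implicit function theorem with parameter $F$ there is a Euclidean neighborhood $O\subset\mathcal H^{\mathbb R}$ of $F_1$ such that for $F\in O$: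

* in fixed disjoint neighborhoods of the chosen points $\Psi_F$ has a unique critical point, and it is nondegenerate;
* near the type II points $df\ne0$ persists, so these points remain of type II;
* near the type I points $f$ has a critical point, as its Hessian was nondegenerate; by Lemma 3 it is critical for $\Psi_F$, hence by uniqueness it is the critical point above, and these points remain of type I.

A real nondegenerate critical point of $\Psi_F$ is also a nondegenerate critical point of the holomorphic function $\Psi_F$ on $\{q\ne0\}\subset\mathbb P^{n-1}(\mathbb C)$, whose critical set is $\Sigma_F$ (Lemma 3). Hence it is an isolated point of $\Sigma_F$.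

**Step 2: the squeeze.** Take any $F\in O\cap U_{\mathrm{Tan}}\cap U_{\mathcal C_d}\cap U_0$; such $F$ form a dense subset of $O$. By Lemma 5(b), $\{[x]\in\Sigma_F:z\ne0\}$ is finite with exactly $\mathrm{EDD}(\mathrm{Tan})$ elements. It is open in $\Sigma_F$, so all its points are isolated in $\Sigma_F$. There are also at least $e_n$ isolated points of $\Sigma_F$ with $z=0$, the type I points. By Lemma 7,
$$\mathrm{EDD}(\mathrm{Tan})+e_n\le E_n+e_n .$$
On the other hand $F$ has at least $E_n$ real type II points; they lie in $\Sigma_F$ and have $z\ne0$, so $E_n\le\mathrm{EDD}(\mathrm{Tan})$. Hence $\mathrm{EDD}(\mathrm{Tan})=E_n$, and all $[x]\in\Sigma_F$ with $z\ne0$ are real. By Lemma 5 all $\mathrm{EDD}(\mathrm{Tan})$ critical points $G_x$ are real smooth points of $\mathrm{Tan}$. The closed formula in Theorem 1(a) is $\frac ds(T_n-e_n)$ written out.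

**Step 3: the caustic.** Choose $F\in U_1$ in addition. By Lemma 2, all $\mathrm{EDD}(\mathcal C_d)=\mathrm{EDD}(\mathrm{Tan})$ critical points on $\mathcal C_d$ are real and smooth as well.

## 11. The Veronese cone for the same form

It remains to show that for $F\in O$ outside a proper Zariski-closed set the critical points on $\mathrm{Ver}$ are real too. The nonzero points of $\mathrm{Ver}$ are smooth. The vertex is singular, since the lines of the cone span $\mathcal H$, which has larger dimension than $\mathrm{Ver}$. The tangent space at $c\,\ell_x^d$, $c\ne0$, is $L_x=\{\ell_x^{d-1}\ell_b\}$.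

**Step 1: critical points on $\mathrm{Ver}$ are the points with $z=0$.** The points $c\ell_x^d$ with $q(x)=0$ form a proper closed subset of the irreducible variety $\mathrm{Ver}$. By the dimension count of Lemma 5, Step 2, for general $F$ no critical point lies there. For $q(x)=1$, (1) shows that $c\ell_x^d$ is critical iff $\nabla F(x)=dc\,x$, i.e. $c=F(x)$ and $z(x)=0$. For general $F$ the hypersurface $F=0$ is smooth; then $z(x)=0$ forces $F(x)\ne0$, because otherwise $\nabla F(x)=0$. So for general $F$ the critical points on $\mathrm{Ver}$ are the $F(x)\ell_x^d$, in bijection with the points $[x]$ with $q\ne0$, $z=0$, and for $F\in U_{\mathrm{Ver}}$ these are finitely many.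

**Step 2: at most $e_n$ of them.** If $q(x)\ne0$, then $z(x)=0$ iff $\nabla F(x)\in\mathbb Cx$ (by Euler's identity the factor must be $dF/q$). So the points of Step 1 form a finite open subset of the zero set of the section $\nabla F\bmod x$ of $\mathcal Q\otimes\mathcal O((d-1)h)$ on $\mathbb P^{n-1}$; they are isolated zeros. This bundle is globally generated of rank $n-1$. By Lemma 6 there are at most $\sum_{i=0}^{n-1}(d-1)^i=e_n$ of them.

**Step 3: all are real.** For $F\in O$ at least $e_n$ of these points are real, namely the type I points. So all are real, and with them the critical points $F(x)\ell_x^d$. The Zariski-closed set excluded in Theorem 1(a) is the complement of $U_{\mathrm{Tan}}\cap U_{\mathcal C_d}\cap U_0\cap U_1$ and of the dense open conditions used in Step 1. This completes the proof of Theorem 1. $\blacksquare$
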